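# Polytopes all of whose facets split off a simplex of the same dimension

## 1. Six triangular prisms in dimension four

Take the product $\Delta^2\times\Delta^2$ of two triangles, a polytope of dimension $4$. It has $3\cdot 3=9$ vertices. At each vertex there are two edges running along the first factor and two along the second, so there are $9\cdot 4/2=18$ edges. A facet arises by replacing one factor by one of its three edges. So there are six facets: three of the form $e\times\Delta^2$ and three of the form $\Delta^2\times e'$. Each is a segment times a triangle, that is, a triangular prism $\Delta^2\times\Delta^1$. So there is a $4$-polytope all of whose facets are triangular prisms.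

Now look at an edge running along the first factor, say $e\times\{w\}$. In a facet $\Delta^2\times e'$ with $w\in e'$ it lies on the triangle $\Delta^2\times\{w\}$, so it is an edge of the base of a prism. In the facet $e\times\Delta^2$ it is a vertical edge. By symmetry the same happens for edges along the second factor. Every edge of this polytope plays both parts. Keep this in mind.

Can one go one dimension up and lengthen the simplex: is there a $5$-polytope all of whose facets are $\Delta^3\times\Delta^1$? Products of two simplices do not help. For $s,t\ge1$ the facets of $\Delta^s\times\Delta^t$ are $\Delta^{s-1}\times\Delta^t$ and $\Delta^s\times\Delta^{t-1}$, and for these to agree up to order we need $\{s-1,t\}=\{s,t-1\}$, which forces $s=t$. In dimension $5$ this cannot happen.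

In general, let $p\ge q\ge1$ and $d=p+q+1$. Is there a $d$-polytope all of whose facets are combinatorially $\Delta^p\times\Delta^q$? For $q=1$ call such a polytope *prismatical*. It is known that for $d>4$ there is no prismatical $d$-polytope. The paper of Federico Castillo, Guillermo Piñeda-Villavicencio and José Alejandro Samper, "Equifacetted polytopes whose facets are products of simplices: The simplicial prism case", arXiv:2610.32035 (2026), is the source of the following conjecture: if $p>q+1$, there is no such polytope. We shall prove this, in a stronger form, and without using the case $q=1$.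

## 2. Faces of products, dual graphs, cones

A **$d$-polytope** is a convex polytope of dimension $d$; its *facets* are the faces of dimension $d-1$ and its *ridges* the faces of dimension $d-2$. Two polytopes are *combinatorially equivalent*, written $\cong$, if their face lattices are isomorphic. A face is determined by its vertex set. We use the following standard facts.

- The nonempty faces of a product $S\times T$ of polytopes are exactly the products $\sigma\times\tau$ of nonempty faces, and $(\sigma\times\tau)\cap(\sigma'\times\tau')=(\sigma\cap\sigma')\times(\tau\cap\tau')$. In particular an edge of $S\times T$ is either $e\times\{w\}$ or $\{v\}\times e$, with $e$ an edge and $v,w$ vertices.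
- A ridge lies in exactly two facets; we call these two facets *adjacent* through the ridge.
- The graph of a polytope (vertices and edges) is connected. So is its dual graph, whose nodes are the facets, joined when they are adjacent.
- For a face $e$ of $P$, the faces of $P$ containing $e$ form the face lattice of a polytope, the quotient $P/e$. Its facets and ridges correspond to the facets and ridges of $P$ that contain $e$. When $e$ is a vertex, $P/e$ is the vertex figure, and its vertices correspond to the edges of $P$ at $e$.
- A polyhedral cone is *pointed* if it contains no line. A pointed full-dimensional polyhedral cone of dimension $n\ge2$ is the cone over an $(n-1)$-polytope, so the facts above carry over to it. The zero set in a cone of a linear functional that is nonnegative on it is a face, and a proper face lies in a facet.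
- **Stiemke's lemma.** Let $\beta_1,\dots,\beta_k$ be linear functionals on a finite-dimensional real vector space $X$. Either there are $\mu_i>0$ with $\sum_i\mu_i\beta_i=0$, or there is $x\in X$ with all $\beta_i(x)\ge0$ and some $\beta_i(x)>0$, and not both.

As an example of a quotient: at a vertex of $\Delta^2\times\Delta^2$ there are four edges, and four facets pass through it. The vertex figure is a tetrahedron.

## 3. Three statements, and how sharp they are

Throughout, $p,q\ge1$ are integers and $d=p+q+1$.

**Theorem 1 (the conjecture).** If $p>q+1$ and $q\ge1$, there is no $d$-polytope all of whose facets are $\cong\Delta^p\times\Delta^q$.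

The proof never looks inside the second factor, so we may as well let it be anything.

**Theorem 2 (sharp version).** There is a $d$-polytope in which every facet $F$ satisfies $F\cong\Delta^p\times B_F$ for some $q$-polytope $B_F$ (depending on $F$) if and only if $p\le q+1$.

Theorem 1 is the special case $B_F=\Delta^q$ of the non-existence half. The last statement replaces the inequality $p>q+1$ by a coloring of the edges.

**Theorem 3 (colored version).** Let $p\ge2$, $q\ge1$. There is no $d$-polytope $P$ whose edges can be colored red/blue such that for every facet $F$ there are a $q$-polytope $B_F$ and an isomorphism of face lattices $F\to\Delta^p\times B_F$ under which the red edges of $F$ correspond to the edges $e\times\{w\}$ and the blue ones to the edges $\{v\}\times e$.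

In $\Delta^2\times\Delta^2$, with $p=2$ and $q=1$, such a coloring does not exist. In a prism the edges of the triangles must be red and the vertical edges blue, and we saw that every edge would have to be both.

**Existence in Theorem 2.** Let $p\le q+1$ and let $K$ be any polytope of dimension $q+1-p\ge0$. Then $\Delta^p\times\Delta^p\times K$ has dimension $p+q+1=d$. A facet obtained by shrinking one of the two simplices is $\cong\Delta^p\times(\Delta^{p-1}\times K)$, and $\Delta^{p-1}\times K$ has dimension $q$. A facet obtained by shrinking $K$ to one of its facets $c$ is $\cong\Delta^p\times(\Delta^p\times c)$, and $\Delta^p\times c$ has dimension $p+(q-p)=q$. If $K$ is a point, only the first kind occurs. So every facet has the required form. For instance, $p=q=2$ and $K$ a segment give $\Delta^2\times\Delta^2\times\Delta^1$, where $B_F$ is a square for some facets and a triangle for others.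

**Remarks on sharpness.** The polytope $\Delta^{q+1}\times\Delta^{q+1}$ has all facets $\cong\Delta^{q+1}\times\Delta^q$, so in Theorem 1 the hypothesis $p>q+1$ cannot be weakened to $p\ge q+1$. The number $p$ must be the same for all facets: the facets of $\Delta^s\times\Delta^t$ are $\Delta^{s-1}\times\Delta^t$ and $\Delta^s\times\Delta^{t-1}$, and here $s-t$ may be large. For $p=q=1$ the $3$-cube has all facets $\cong\Delta^1\times\Delta^1$; which other values $p=q$ occur in the setting of Theorem 1 is not addressed here.

## 4. A ridge knows its colors when $p\ge q+2$

The purpose of this section is to deduce the non-existence half of Theorem 2 from Theorem 3. Let $p\ge q+2$ and suppose that every facet $F$ of the $d$-polytope $P$ satisfies $F\cong\Delta^p\times B_F$. Fix such an isomorphism for each $F$. Call an edge of $F$ *$F$-red* if it corresponds to some $e\times\{w\}$, and *$F$-blue* if it corresponds to some $\{v\}\times e$. The difficulty is that two facets might disagree on a common edge.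

**Step 1. Reading the color from the ridge.** The aim is a criterion for redness that mentions the ridge but not the facet.

**Claim.** *Let $R$ be a ridge contained in $F$. An edge $e$ of $R$ is $F$-red if and only if $e$ lies in a face of $R$ that is a simplex of dimension $\ge p-1$.*

*Proof.* In $F$ we have $R=\sigma\times\tau$, where either $\sigma$ is a facet of $\Delta^p$ and $\tau=B_F$, or $\sigma=\Delta^p$ and $\tau$ is a facet of $B_F$. In both cases $\sigma$ is a simplex of dimension $\ge p-1$.

If $e=e'\times\{w\}$ is $F$-red, it lies in $\sigma\times\{w\}$, a face of $R$ that is a simplex of dimension $\ge p-1$.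

If $e=\{v\}\times e'$ is $F$-blue, let $\sigma'\times\tau'$ be any face of $R$ that contains $e$ and is a simplex. Then $\dim\tau'\ge1$. Suppose also $\dim\sigma'\ge1$. Then there are vertices $(x,y)$ and $(x',y')$ of $\sigma'\times\tau'$ with $x\ne x'$ and $y\ne y'$. They are not joined by an edge, since along an edge of a product one coordinate is constant. But any two vertices of a simplex are joined by an edge, a contradiction. So $\sigma'=\{v\}$, and the simplex has dimension $\dim\tau'\le q<p-1$. $\square$

The inequality $q<p-1$ is used exactly here. In $\Delta^2\times\Delta^2$, where $p-1=q=1$, a square ridge $e\times e'$ has all four edges in simplices of dimension $p-1$, and the two prisms containing it do disagree.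

**Step 2. From ridges to the whole polytope.** We now make the colors global. If $F$ and $F'$ share the ridge $R$, then by the Claim the $F$-colors and $F'$-colors agree on the edges of $R$. Let $F,F'$ be any two facets containing an edge $e$. The dual graph of $P/e$ is connected, so there is a chain of facets from $F$ to $F'$, all containing $e$, in which consecutive ones share a ridge containing $e$. The color of $e$ does not change along the chain. So each edge of $P$ has a well-defined color, and this coloring is as in Theorem 3. Since $p\ge q+2\ge3$, Theorem 3 applies and says that $P$ does not exist. $\square$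

It remains to prove Theorem 3.

## 5. Counting colors at one vertex

With consistent colors in hand, the first thing to try is to count them at a vertex. Suppose that the polytope $P$ of Theorem 3 is *simple*, meaning that every vertex $x$ lies on exactly $d$ edges. Then for any $d-1$ of these edges there is a facet through $x$ that contains exactly these $d-1$ edges at $x$. A vertex of $F\cong\Delta^p\times B_F$ lies on exactly $p$ red edges of $F$. Let $\rho$ be the number of red edges of $P$ at $x$. Omitting one edge leaves $p$ red ones, so $\rho$ equals $p+1$ if the omitted edge is red and $p$ if it is blue. As any of the $d$ edges may be omitted, they all have the same color. If all are red, then $p=d-1$ and $q=0$. If all are blue, then $p=0$. Both are excluded, so $P$ cannot be simple.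

The count stops working as soon as $P$ is not simple. Suppose every $B_F$ is simple, as in Theorem 1. Then the vertex figure $P/x$ is a $(p+q)$-polytope with simplices as facets and with vertices colored red and blue, such that each facet has $p$ red and $q$ blue vertices. This condition has solutions. Take the cross-polytope with $p+q$ pairs of opposite vertices, and color $p$ of the pairs red and $q$ of them blue. Each facet picks one vertex from each pair, so it has $p$ red and $q$ blue vertices. For $p=2$, $q=1$ this is an octahedron with one opposite pair blue. So the counts at a single vertex contain no contradiction in general, and we need an argument that sees the whole polytope.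

## 6. The cone over $P$ and the two types of ridges

From here on, $P$ is a polytope as in Theorem 3, with $p\ge2$ and $q\ge1$; the goal is a contradiction.

**Step 3. Linear notation.** The purpose is to replace facets by linear functionals, so that positions of facets can be compared numerically. Place $P$ in an affine hyperplane not through $0$ in $V=\mathbb R^{d+1}$, and let $C=\mathrm{cone}(P)$, a pointed full-dimensional polyhedral cone. For a nonempty face $G$ let $\mathrm{cone}(G)$ be the cone over it and $\mathrm{lin}(G)$ its linear span, of dimension $\dim G+1$. Each nonzero vector of $C$ is a positive multiple of exactly one point of $P$, so $\mathrm{cone}(G)\cap\mathrm{cone}(G')=\mathrm{cone}(G\cap G')$, which is $\{0\}$ if $G\cap G'=\emptyset$.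

Fix $o\in\operatorname{int}C$. For each facet $F$ there is a unique functional $u_F\in V^*$ with
$$u_F\ge0\ \text{on } C,\qquad C\cap\ker u_F=\mathrm{cone}(F),\qquad u_F(o)=1. \tag{6.1}$$
The first two conditions determine $u_F$ up to a positive factor, and $u_F(o)>0$ because $o$ is interior. We have $\ker u_F=\mathrm{lin}(F)$, hence $C\cap\mathrm{lin}(F)=\mathrm{cone}(F)$. Different facets have different zero sets, so the $u_F$ are pairwise distinct. As all take the value $1$ at $o$, no two are proportional.

**Step 4. Names for the faces of a facet.** Identify $F$ with $\Delta^p\times B_F$ by its isomorphism, and let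

- $B_v(F)=\{v\}\times B_F$ for a vertex $v$ of $\Delta^p$;
- $A_v(F)=\sigma_v\times B_F$, where $\sigma_v$ is the facet of $\Delta^p$ opposite $v$;
- $D_b(F)=\Delta^p\times b$ for a facet $b$ of $B_F$ (nonempty, because $q\ge1$).

The facets of $F$ are exactly the $A_v(F)$, called *A-ridges*, and the $D_b(F)$, called *B-ridges*. In a triangular prism the $B_v$ are the three vertical edges, the A-ridges are the three quadrilaterals, and the B-ridges are the two triangles.

**Step 5. Both sides of a ridge agree on its type.** Here the coloring is used. Consider the graph on all vertices of a ridge $R\subset F$ with the blue edges of $R$ only.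

If $R=A_{v_0}(F)$, its components are the vertex sets of the faces $\{v\}\times B_F$ with $v\ne v_0$, because the graph of $B_F$ is connected. There are $p$ of them. If $R=D_b(F)$, its components are the vertex sets of the faces $\{v\}\times b$, with $v$ running over all vertices of $\Delta^p$; there are $p+1$ of them. (For $q=1$ the face $b$ is a point and the components are single vertices.)

The blue graph of $R$ does not depend on the facet from which we look. So if $R=F\cap F'$, the number of components shows that $R$ has the same type in $F$ and in $F'$. The components themselves coincide, and faces are determined by their vertex sets. Hence: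

**(6.2)** If $R=F\cap F'$ is an A-ridge, then $p\ge2$ of the faces $B_v(F)$ coincide with $p$ of the faces $B_{v'}(F')$.

**(6.3)** If $R=D_b(F)=D_{b'}(F')$, the faces $\{v\}\times b$ of $F$ coincide, as a set, with the faces $\{v'\}\times b'$ of $F'$.

## 7. Linear algebra inside one facet

Fix a facet $F$ and write $A_v,B_v,D_b$ for its faces. The space $\mathrm{lin}(F)$ has dimension $p+q+1$. Let $a_v,\beta_b\in\mathrm{lin}(F)^*$ be functionals that are nonnegative on $\mathrm{cone}(F)$ and whose zero sets there are $\mathrm{cone}(A_v)$ and $\mathrm{cone}(D_b)$. They are unique up to positive factors. Put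
$$X_F=\bigcap_v\ker a_v\subset\mathrm{lin}(F). \tag{7.1}$$
Call $X_F$ the *axis* of $F$.

**Example.** For $p=2$, $q=1$ and $F=\Delta^2\times\Delta^1$, the cone over $F$ is
$$\{(x_0,x_1,x_2;y_0,y_1)\ge0:\ x_0+x_1+x_2=y_0+y_1\}.$$
Here $a_v=x_v$ and the two $\beta_b$ are $y_0$ and $y_1$. The axis is the line spanned by $(0,0,0;1,-1)$, the direction of the three vertical edges. The defining equation is a relation $\sum\beta_b=\sum a_v$ with positive coefficients. In a truncated triangular pyramid, which is also a prism combinatorially, the vertical edges are not parallel. Their lines meet in the apex of the pyramid, and the axis is the line in $V$ through that apex. The facts below say that this much structure persists in every facet.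

In all of them we use one computation. Let $0\ne y\in\mathrm{cone}(B_v)$. Then
$$a_{v'}(y)=0\ \text{ for } v'\ne v,\qquad a_v(y)>0, \tag{7.2}$$
because $B_v\subset A_{v'}$ for $v'\ne v$ and $B_v\cap A_v=\emptyset$.

**Step 6. The axis.** We need its dimension, and a description in terms of the $B_v$ that neighbors can share.

**(7.3)** *The $a_v$ are linearly independent; $\mathrm{lin}(B_v)=\bigcap_{v'\ne v}\ker a_{v'}$; $X_F=\mathrm{lin}(B_v)\cap\mathrm{lin}(B_{v'})$ for any $v\ne v'$; $\dim X_F=q$; and $X_F\cap C=\{0\}$.*

Evaluating a relation $\sum c_va_v=0$ at the points of (7.2) gives $c_v=0$ for each $v$, so the $p+1$ functionals are independent. Hence $\bigcap_{v'\ne v}\ker a_{v'}$ has dimension $(p+q+1)-p=q+1=\dim\mathrm{lin}(B_v)$. It contains $\mathrm{lin}(B_v)$ by (7.2), so the two are equal. For $v\ne v'$ the intersection $\mathrm{lin}(B_v)\cap\mathrm{lin}(B_{v'})$ is therefore the common kernel of all $a$'s, which is $X_F$, and $\dim X_F=(p+q+1)-(p+1)=q$. Finally, $X_F\cap C\subset\mathrm{lin}(F)\cap C=\mathrm{cone}(F)$. A nonzero point there with all $a_v=0$ would be a positive multiple of a point of $\bigcap_vA_v=(\bigcap_v\sigma_v)\times B_F=\emptyset$.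

**Step 7. Functionals that look like $\beta_b$ on the axis.** This turns information on $X_F$ into a sign pattern on $\mathrm{lin}(F)$.

**(7.4)** *If $\varphi\in\mathrm{lin}(F)^*$ is $\ge0$ on $\mathrm{cone}(F)$ and $\varphi|_{X_F}=r\beta_b|_{X_F}$ with $r\in\mathbb R$, then $\varphi=r\beta_b+\sum_vs_va_v$ with all $s_v\ge0$.*

The functional $\varphi-r\beta_b$ vanishes on $X_F=\bigcap_v\ker a_v$, so it is a combination $\sum_vs_va_v$. Let $y$ be a vertex of $\{v\}\times b$. Then $\beta_b(y)=0$, and by (7.2) only $a_v$ is nonzero at $y$. So $0\le\varphi(y)=s_va_v(y)$ with $a_v(y)>0$, hence $s_v\ge0$. The sign of $r$ played no role.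

**Step 8. $\beta_b$ on the axis.** We show that the axis really crosses each $D_b$-hyperplane, and describe the trace.

**(7.5)** *$\beta_b|_{X_F}\ne0$.*

Otherwise $\beta_b=\sum_vc_va_v$. Evaluating at a vertex $y$ of $\{v\}\times b$ gives $0=c_va_v(y)$ with $a_v(y)>0$, so $c_v=0$ for all $v$. This contradicts $\beta_b\ne0$.

**(7.6)** *$\bigcap_v\mathrm{lin}(\{v\}\times b)=X_F\cap\ker\beta_b$.*

We have $\mathrm{lin}(\{v\}\times b)\subset\mathrm{lin}(B_v)\cap\ker\beta_b$. The left side has dimension $\dim b+1=q$. The right side has dimension $(q+1)-1=q$, because $\beta_b$ is not identically zero on $\mathrm{lin}(B_v)\supset X_F$ by (7.5). So they are equal. Intersecting over all $v$ and using $\bigcap_v\mathrm{lin}(B_v)=X_F$ from (7.3) gives the statement.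

**Step 9. A balance between the two kinds of functionals.** This generalizes $y_0+y_1=x_0+x_1+x_2$.

**(7.7)** *There are $\mu_b>0$ and $\lambda_v>0$ with $\sum_b\mu_b\beta_b=\sum_v\lambda_va_v$.*

Let $x\in X_F$ with $\beta_b(x)\ge0$ for all $b$. Since also $a_v(x)=0$ for all $v$, the point $x$ satisfies all facet inequalities of $\mathrm{cone}(F)$, so $x\in\mathrm{cone}(F)\cap X_F=\{0\}$. Thus the second alternative of Stiemke's lemma fails for the functionals $\beta_b|_{X_F}$, and there are $\mu_b>0$ with $\sum_b\mu_b\beta_b|_{X_F}=0$. A functional vanishing on $X_F$ is a combination of the $a_v$, so $\sum_b\mu_b\beta_b=\sum_v\lambda_va_v$ with real $\lambda_v$. For the signs, take $y$ in the relative interior of $B_v$. No $D_b$ contains $B_v$, so $\beta_b(y)>0$ for all $b$. By (7.2), $\lambda_va_v(y)=\sum_b\mu_b\beta_b(y)>0$, and $\lambda_v>0$.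

## 8. Heights of facets and a climb that does not yet work

**Step 10. The balance as a statement about neighbors.** Let $F_v$ be the facet adjacent to $F$ through $A_v(F)$, and $F^b$ the facet adjacent to $F$ through $D_b(F)$. On $\mathrm{lin}(F)$, the functional $u_{F_v}$ is nonnegative on $\mathrm{cone}(F)$ with zero set $\mathrm{cone}(F\cap F_v)=\mathrm{cone}(A_v)$ there, and similarly for $u_{F^b}$. By the uniqueness of $a_v$ and $\beta_b$ up to positive factors,
$$u_{F_v}|_{\mathrm{lin}(F)}=\alpha_va_v,\qquad u_{F^b}|_{\mathrm{lin}(F)}=\kappa_b\beta_b,\qquad \alpha_v,\kappa_b>0. \tag{8.1}$$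
By (7.7), the functional $\sum_b\frac{\mu_b}{\kappa_b}u_{F^b}-\sum_v\frac{\lambda_v}{\alpha_v}u_{F_v}$ vanishes on $\mathrm{lin}(F)=\ker u_F$. So it equals $c\,u_F$ for some real $c$. All $u$'s are $1$ at $o$, so $c=\sum_b\frac{\mu_b}{\kappa_b}-\sum_v\frac{\lambda_v}{\alpha_v}$. Rearranging,
$$\sum_b\frac{\mu_b}{\kappa_b}\,(u_{F^b}-u_F)=\sum_v\frac{\lambda_v}{\alpha_v}\,(u_{F_v}-u_F), \tag{8.2}$$
with all coefficients positive.

**Example.** In $\Delta^3\times\Delta^1$, with cone $\{(x_0,\dots,x_3;y_0,y_1)\ge0:\sum x_i=\sum y_j\}$, the facet $F=\{x_3=0\}$ is a prism. Its neighbors through A-ridges are $\{x_v=0\}$ for $v=0,1,2$, and those through B-ridges are the tetrahedra $\{y_0=0\}$ and $\{y_1=0\}$. (The tetrahedra are not allowed in Theorem 3, but we only look from $F$.) With $o=(\frac14,\frac14,\frac14,\frac14;\frac12,\frac12)$ the normalized functionals are $4x_i$ and $2y_j$. Identity (8.2) reads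
$$\tfrac12(2y_0-4x_3)+\tfrac12(2y_1-4x_3)=\tfrac14\sum_{v=0}^{2}(4x_v-4x_3).$$
Indeed both sides equal $x_0+x_1+x_2-3x_3$, since $y_0+y_1=x_0+x_1+x_2+x_3$.

Now pick a vector $z\in V$ and regard $u_F(z)$ as the *height* of the facet $F$. By (8.2), *if $F$ is lower than all its neighbors $F_v$, then some neighbor $F^b$ is higher than $F$*. One would like to climb: go from $F$ to the higher $F^b$, and repeat. There are finitely many facets, so climbing forever is absurd. But to repeat, $F^b$ must again be lower than all its neighbors through A-ridges, and there is no reason for that. We could first walk down from $F^b$ through A-ridges until we reach a facet lower than its A-neighbors. This walk, however, may lose more height than the step to $F^b$ gained, and (8.2) does not prevent it.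

The way past this point is to treat all facets reachable through A-ridges as one object, and to show that crossing one B-ridge upwards lifts *the whole* new object above $F$.

**Step 11. A-classes have a common axis.** Call two facets *A-adjacent* if they share an A-ridge, and call the equivalence classes of the generated equivalence relation *A-classes*. If $F$ and $F'$ are A-adjacent, then by (6.2) they have at least two faces in common among their faces $B_v$: here $p\ge2$ is used. Write these as $B_v(F)=B_w(F')$ and $B_{v'}(F)=B_{w'}(F')$ with $v\ne v'$, $w\ne w'$. By (7.3),
$$X_F=\mathrm{lin}(B_v(F))\cap\mathrm{lin}(B_{v'}(F))=\mathrm{lin}(B_w(F'))\cap\mathrm{lin}(B_{w'}(F'))=X_{F'}.$$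
So $X_F$ depends only on the A-class $N$ of $F$. We write $X_N$ for it. For every $G\in N$ we have $X_N=X_G\subset\mathrm{lin}(G)=\ker u_G$, so
$$u_G|_{X_N}=0\qquad\text{for all } G\in N. \tag{8.3}$$

In $\Delta^3\times\Delta^1$, the four prisms are pairwise adjacent through quadrilaterals and share the axis spanned by $(0,0,0,0;1,-1)$.

## 9. The shadow of an A-class along its axis

What does an A-class look like when we project along its axis? In $\Delta^3\times\Delta^1$, dividing by the axis leaves the coordinates $x_0,\dots,x_3\ge0$. This is the cone over a tetrahedron, and its four facets are the images of the four prisms. The next lemma says that the facets of the shadow always come from $N$, and draws the consequence we need.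

**Lemma 4.** *Let $N$ be an A-class, and let $0\ne u\in V^*$ with $u\ge0$ on $C$ and $u|_{X_N}=0$. Then there is $G\in N$ with $\{y\in C:u(y)=0\}\subset\mathrm{cone}(G)$.*

*Proof.* Write $X=X_N$, let $\pi:V\to V/X$ be the projection, and put $C'=\pi(C)$.

**Step 12. The shadow is a pointed cone.** This lets us use facts about polytopes for $C'$. It is a full-dimensional polyhedral cone in a space of dimension $d+1-q=p+2$. Suppose $\pi(y)=-\pi(y')$ with $y,y'\in C$. Then $y+y'\in C\cap X=\{0\}$ by (7.3), so $y=-y'$. As $C$ is pointed, $y=y'=0$. So $C'$ is pointed.

**Step 13. Each $G\in N$ gives a simplicial facet of the shadow.** By (8.3), $u_G$ descends to a functional $\bar u_G$ on $V/X$, which is $\ge0$ on $C'$. Its zero set in $C'$ consists of the $\pi(y)$ with $y\in C$, $u_G(y)=0$, so it is $\pi(\mathrm{cone}(G))$. This set spans $\mathrm{lin}(G)/X$, of dimension $(p+q+1)-q=p+1$. Hence $\pi(\mathrm{cone}(G))$ is a facet of $C'$.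

Its structure is as follows. The cone $\pi(\mathrm{cone}(B_v(G)))$ spans $\mathrm{lin}(B_v(G))/X$, which has dimension $(q+1)-q=1$; since $C'$ is pointed, it is a ray. Every vertex of $G$ lies in some $B_v(G)$, so these $p+1$ rays generate $\pi(\mathrm{cone}(G))$. A cone of dimension $p+1$ generated by $p+1$ rays is simplicial, and its facets are generated by all rays but one. The vertices of $A_v(G)$ are those lying in the $B_{v'}(G)$ with $v'\ne v$. So the facets of $\pi(\mathrm{cone}(G))$ are exactly the cones $\pi(\mathrm{cone}(A_v(G)))$.

**Step 14. There are no other facets.** We show that the set of facets $\pi(\mathrm{cone}(G))$, $G\in N$, is closed under adjacency in $C'$. Let $G\in N$, and let $G_v$ be the facet of $P$ adjacent to $G$ through $A_v(G)$. Then $G_v\in N$, and the facet $\pi(\mathrm{cone}(G_v))$ of $C'$ contains $\pi(\mathrm{cone}(A_v(G)))$. It differs from $\pi(\mathrm{cone}(G))$: if they were equal, $\bar u_{G_v}$ and $\bar u_G$ would vanish on the same hyperplane, so $u_{G_v}$ and $u_G$ would be proportional, which they are not. Hence $\pi(\mathrm{cone}(G_v))$ is the neighbor of $\pi(\mathrm{cone}(G))$ in $C'$ through its facet $\pi(\mathrm{cone}(A_v(G)))$.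 By Step 13, as $v$ varies this covers all neighbors. Since the dual graph of $C'$ is connected, every facet of $C'$ is $\pi(\mathrm{cone}(G))$ for some $G\in N$.

**Step 15. The conclusion.** The functional $u$ descends to $\bar u\ne0$, which is $\ge0$ on $C'$. Its zero set in $C'$ is a proper face. So it is contained in some facet $\pi(\mathrm{cone}(G))=C'\cap\ker\bar u_G$ with $G\in N$. If $y\in C$ and $u(y)=0$, then $\bar u_G(\pi(y))=0$, that is, $u_G(y)=0$, and so $y\in\mathrm{cone}(G)$. $\square$

## 10. Crossing a B-ridge

Let $F\in N$, let $b$ be a facet of $B_F$, let $F'=F^b$ be the facet adjacent to $F$ through $D_b(F)$, and let $N'$ be the A-class of $F'$. The neighbors $F_v$ of $F$ through its A-ridges lie in $N$. Write $\kappa=\kappa_b$ in (8.1), so $u_{F'}|_{\mathrm{lin}(F)}=\kappa\beta_b$.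

**Lemma 5.** *For every $H\in N'$ there are $r'>0$ and $s'_v\ge0$ with*
$$u_H-u_F=r'(u_{F'}-u_F)+\sum_vs'_v(u_{F_v}-u_F). \tag{10.1}$$

The point is that $H$ may be far away in $N'$, while the right side involves only neighbors of $F$.

*Proof.*

**Step 16. $N$ and $N'$ are disjoint.** On $X_N=X_F\subset\mathrm{lin}(F)$ we have $u_{F'}=\kappa\beta_b$, which is nonzero by (7.5). But all $u_G$ with $G\in N$ vanish on $X_N$ by (8.3). So $F'\notin N$, hence $N'\ne N$ and $N\cap N'=\emptyset$.

**Step 17. Each $u_H$ is a multiple of $\beta_b$ on $X_N$.** The purpose is to attach to each $H\in N'$ one number. Let $b'$ be the facet of $B_{F'}$ with $D_b(F)=D_{b'}(F')$; it exists because types are consistent (Step 5). By (7.6) for $F$, then (6.3), then $\{v'\}\times b'\subset B_{v'}(F')$, and finally (7.3) for $F'$,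
$$X_N\cap\ker\beta_b=\bigcap_v\mathrm{lin}(\{v\}\times b)=\bigcap_{v'}\mathrm{lin}(\{v'\}\times b')\subset\bigcap_{v'}\mathrm{lin}(B_{v'}(F'))=X_{F'}=X_{N'}.$$
For $H\in N'$ the functional $u_H$ vanishes on $X_{N'}$ by (8.3), hence on $X_N\cap\ker\beta_b$. Since $\beta_b|_{X_N}\ne0$, there is a unique $r(H)\in\mathbb R$ with
$$u_H|_{X_N}=r(H)\,\beta_b|_{X_N}. \tag{10.2}$$
For $H=F'$ we get $r(F')=\kappa>0$.

**Step 18. The number $r(H)$ is positive for all $H\in N'$.** This is where the shadow is used. Suppose $r(H)\le0$ for some $H\in N'$. Join $F'$ to $H$ by a chain of A-adjacent facets in $N'$. Since $r(F')>0$, somewhere in the chain there are A-adjacent $H_1,H_2\in N'$ with $r(H_1)>0\ge r(H_2)$. Put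
$$u=r(H_1)\,u_{H_2}-r(H_2)\,u_{H_1}.$$
The coefficients $r(H_1)>0$ and $-r(H_2)\ge0$ are nonnegative, so $u\ge0$ on $C$, and $u(o)=r(H_1)-r(H_2)>0$, so $u\ne0$. By (10.2), $u$ vanishes on $X_N$. Also $u$ vanishes on $\mathrm{cone}(H_1\cap H_2)$. Lemma 4, applied to the class $N$, gives $G\in N$ with $H_1\cap H_2\subset G$. But $H_1\cap H_2$ is a ridge, and the only facets containing it are $H_1$ and $H_2$. So $G\in\{H_1,H_2\}\subset N'$, contradicting $N\cap N'=\emptyset$.

**Step 19. From the axis to all of $V$.** Let $H\in N'$. The functional $\varphi=u_H|_{\mathrm{lin}(F)}$ is $\ge0$ on $\mathrm{cone}(F)$ and satisfies $\varphi|_{X_F}=r(H)\beta_b|_{X_F}$. By (7.4), $\varphi=r(H)\beta_b+\sum_vs_va_v$ with $s_v\ge0$. Put $r'=r(H)/\kappa>0$ and $s'_v=s_v/\alpha_v\ge0$. By (8.1), the functional $u_H-r'u_{F'}-\sum_vs'_vu_{F_v}$ vanishes on $\mathrm{lin}(F)=\ker u_F$, so it equals $c\,u_F$ with $c\in\mathbb R$. At $o$ this gives $c=1-r'-\sum_vs'_v$, and (10.1) follows. $\square$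

## 11. Maximizing the minimal height of a class

**Step 20. Choosing the class and the facet.** We choose a facet that is lowest in its class, in a class that is highest among all classes. The $u_F$ are finitely many distinct functionals, so we can choose $z\in V$ outside the hyperplanes $\ker(u_F-u_{F'})$, $F\ne F'$. Then the heights $u_F(z)$ are pairwise distinct. For an A-class $N$ put
$$m(N)=\min_{F\in N}u_F(z).$$
Choose $N$ with $m(N)$ maximal, and $F\in N$ with $u_F(z)=m(N)$. The facets $F_v$ lie in $N$ and are different from $F$, so
$$u_{F_v}(z)-u_F(z)>0\qquad\text{for all } v. \tag{11.1}$$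

**Step 21. Some neighbor through a B-ridge is higher.** Evaluate (8.2) at $z$. By (11.1) and $\lambda_v/\alpha_v>0$, the right side is positive. The coefficients $\mu_b/\kappa_b$ on the left are positive, so there is $b$ with $u_{F^b}(z)>u_F(z)$.

**Step 22. Its whole class is higher.** Put $F'=F^b$ for this $b$, and let $N'$ be the A-class of $F'$. By Lemma 5, for every $H\in N'$,
$$u_H(z)-u_F(z)=r'\big(u_{F'}(z)-u_F(z)\big)+\sum_vs'_v\big(u_{F_v}(z)-u_F(z)\big)>0.$$
Indeed the first term is positive because $r'>0$, and the others are nonnegative by (11.1) and $s'_v\ge0$. Therefore $m(N')>u_F(z)=m(N)$, contradicting the choice of $N$. So the polytope $P$ does not exist, and Theorem 3 is proved. By Section 4, together with the examples in Section 3, Theorem 2 follows, and with it Theorem 1: if $p>q+1$ and $q\ge1$, no $(p+q+1)$-polytope has all its facets combinatorially equivalent to $\Delta^p\times\Delta^q$. $\blacksquare$
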